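\title{Large minimum cycle-degree forces immersions of complete digraphs}

\begin{abstract}
The cycle-degree of a vertex of a digraph is the maximum number of pairwise arc-disjoint directed cycles through it. We prove that for $t\ge 2$ every simple digraph of minimum cycle-degree at least $6t^2-5t-9$ contains the complete digraph on $t$ vertices as an immersion. This follows from a stronger statement: a loopless digraph of multiplicity at most $\mu$ and minimum cycle-degree at least $6h-7+\mu(s-2)$ has a set of at least $s$ vertices in which any $h$ ordered pairs can be joined by pairwise arc-disjoint paths. The proof replaces the out-degree of a vertex set by the number of arcs that an Eulerian set of arcs can send out of it, finds a set that no small cut splits, and finishes with Edmonds' theorem on disjoint arborescences.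
\end{abstract}

\section{Introduction}\label{sec:intro}

All digraphs in this paper are finite, nonempty and loopless, and paths and cycles are directed; a single vertex is a (trivial) path. Two arcs are \emph{parallel} if they have the same tail and the same head. The \emph{multiplicity} of a digraph is the maximum number of pairwise parallel arcs, and a digraph is \emph{simple} if its multiplicity is at most $1$. A simple digraph may contain two oppositely oriented arcs between two vertices. The complete digraph $\vec K_t$ has $t$ vertices and both arcs $(u,w)$ and $(w,u)$ for every pair of distinct vertices $u,w$.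

A digraph $D$ contains a digraph $H$ as an \emph{immersion}, or \emph{immerses} $H$, if there is an injective map $\phi\colon V(H)\to V(D)$ and, for each arc $a$ of $H$ with tail $u$ and head $w$, a path $P_a$ in $D$ from $\phi(u)$ to $\phi(w)$, such that the paths $P_a$ are pairwise arc-disjoint. The vertices $\phi(u)$ are the \emph{branch vertices}.

Which local condition forces an immersion of $\vec K_t$? DeVos, McDonald, Mohar and Scheide showed that large minimum out-degree together with large minimum in-degree (both as functions of $t$) does not force a $\vec K_t$ immersion in general, although it does for Eulerian digraphs. One therefore looks for a condition that is stronger than the degree condition in general and coincides with it for Eulerian digraphs.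

The \emph{cycle-degree} of a vertex $v$ of $D$ is the maximum number of pairwise arc-disjoint cycles of $D$ that contain $v$, and the \emph{minimum cycle-degree} of $D$ is the minimum over all vertices. Three observations show that this is such a condition.
\begin{itemize}
\item The cycle-degree of $v$ is at most the in-degree and at most the out-degree of $v$, and it can be much smaller. Take two copies of $\vec K_n$ and a vertex $v$ that receives an arc from each vertex of the first copy and sends an arc to each vertex of the second. All in- and out-degrees are at least $n-1$, and $v$ lies on no cycle.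
\item If every vertex of $D$ has equal in- and out-degree, then the arcs of $D$ split into cycles, and each arc leaving $v$ lies on its own cycle through $v$. So the cycle-degree of $v$ equals its out-degree.
\item A branch vertex $\phi(u)$ of a $\vec K_t$ immersion has cycle-degree at least $t-1$: for each $w\ne u$ the paths $P_{(u,w)}$ and $P_{(w,u)}$ together contain a cycle through $\phi(u)$.
\end{itemize}
For $t=2$ minimum cycle-degree $1$ suffices, since any two vertices of a cycle are the branch vertices of a $\vec K_2$ immersion. All this suggests the following conjecture, posed in \cite{BHOP}.

\begin{quote}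
\emph{There is a function $f\colon\mathbb N\to\mathbb N$ such that for every $t\in\mathbb N$, every simple digraph of minimum cycle-degree at least $f(t)$ contains $\vec K_t$ as an immersion.}
\end{quote}

The hypothesis concerns one vertex at a time, whereas an immersion needs many paths between different vertices. The hypothesis gives no such paths for an arbitrary pair: in a disjoint union of large complete digraphs two vertices need not be joined at all. Also, the cycles through one vertex may share arcs with the cycles through another, so they do not combine in an evident way into an Eulerian subdigraph of large minimum degree. A proof has to locate a part of the digraph where the immersion lives.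

We prove the conjecture. For $t\le 1$ there is nothing to show and one may take $f(t)=1$.

\begin{theorem}\label{thm:clique}
Let $t\ge2$. Every simple digraph $D$ of minimum cycle-degree at least $6t^2-5t-9$ contains $\vec K_t$ as an immersion. Moreover, $D$ has a set $Z$ of at least $t$ vertices such that any $t$ vertices of $Z$ can be taken as the branch vertices.
\end{theorem}

The set $Z$ has a property that does not refer to $\vec K_t$. Call $Z\subseteq V(D)$ \emph{$h$-linked in $D$} if for all $x_1,\dots,x_h,y_1,\dots,y_h\in Z$, repetitions allowed, there are pairwise arc-disjoint paths $P_1,\dots,P_h$ in $D$ with $P_i$ from $x_i$ to $y_i$. The paths may leave $Z$.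

\begin{theorem}\label{thm:main}
Let $h,s\ge2$ and $\mu\ge1$ be integers, and let $D$ be a digraph of multiplicity at most $\mu$ and minimum cycle-degree at least
\[
k=6h-7+\mu(s-2).
\]
Then there is a set $Z\subseteq V(D)$ with $|Z|\ge s$ that is $h$-linked in $D$.
\end{theorem}

\begin{proof}[Proof of Theorem~\ref{thm:clique} from Theorem~\ref{thm:main}]
Take $\mu=1$, $s=t$ and $h=t(t-1)\ge2$. Then $k=6t(t-1)-7+(t-2)=6t^2-5t-9$. Given $t$ distinct vertices of $Z$, link all $t(t-1)$ ordered pairs of distinct ones among them.
\end{proof}

The proof of Theorem~\ref{thm:main} has three parts. Section~\ref{sec:core} finds a set $X$ such that many arcs leave every set that contains some but not all vertices of $X$. Section~\ref{sec:link} passes to a subset $Z$ of $X$ and builds a digraph on $Z$ to which Edmonds' arborescence theorem applies. These two parts hold in every digraph. The hypotheses on $D$ enter in Section~\ref{sec:proof}, which shows that $Z$ is large. Section~\ref{sec:cons} contains consequences: immersions of arbitrary digraphs, the order of magnitude of the bound, and a converse.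

\section{Notation and tools}\label{sec:tools}

Let $D$ be a digraph with vertex set $V$ and arc set $A(D)$. We write $a=(u,v)$ for an arc with tail $u$ and head $v$, also when parallel arcs are present. For $W\subseteq V$, let $\delta^+(W)$ and $\delta^-(W)$ be the sets of arcs leaving and entering $W$, and $d^\pm(W)=|\delta^\pm(W)|$. A subscript indicates another digraph, as in $d^-_{D[X]}$, where $D[X]$ is the subdigraph induced by $X$. A set $W$ \emph{splits} a set $X$ if $X\cap W\neq\emptyset$ and $X\setminus W\ne\emptyset$.

A \emph{trail} is a directed walk without repeated arcs. A shortest walk between its ends that uses only its arcs is a path, so arc-disjoint trails contain arc-disjoint paths with the same ends (trivial when the ends coincide).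

A set $F\subseteq A(D)$ is \emph{Eulerian} if at every vertex the number of arcs of $F$ entering equals the number of arcs of $F$ leaving; connectivity is not required. The digraph $D$ is Eulerian if $A(D)$ is. A union of arc-disjoint cycles is Eulerian. Conversely, an Eulerian set is a union of arc-disjoint cycles: follow its arcs until a vertex repeats, remove the cycle found, and use induction.

We use two standard theorems. The first is the integral max-flow min-cut theorem for unit capacities.

\begin{theorem}\label{thm:flow}
Let $\sigma\ne\tau$ be vertices of a digraph $G$. If $d_G^+(S)\ge p$ for every set $S$ with $\sigma\in S$ and $\tau\notin S$, then $G$ has $p$ pairwise arc-disjoint paths from $\sigma$ to $\tau$.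
\end{theorem}

A \emph{spanning out-arborescence rooted at $z$} is a spanning subdigraph in which no arc enters $z$, exactly one arc enters every other vertex, and every vertex is reached from $z$ by a path.

\begin{theorem}[Edmonds, 1973]\label{thm:edmonds}
A digraph $G$ with a vertex $z$ has $h$ pairwise arc-disjoint spanning out-arborescences rooted at $z$ if and only if $d^-_G(W)\ge h$ for every nonempty $W\subseteq V(G)\setminus\{z\}$.
\end{theorem}

Theorem~\ref{thm:flow} produces paths from a set of sources to a set of sinks but does not control which source is joined to which sink. An arborescence reaches every vertex, so Theorem~\ref{thm:edmonds} removes this difficulty. We use it in the following form.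

\begin{lemma}\label{lem:edmonds}
Let $G$ be a digraph with vertex set $Z$, let $x_1,\dots,x_h\in Z$, and put $\alpha(W)=|\{i: x_i\in W\}|$ for $W\subseteq Z$. Suppose that $d^+_G(W)\ge\alpha(W)$ whenever $\emptyset\ne W\subsetneq Z$. Then for all $y_1,\dots,y_h\in Z$ there are pairwise arc-disjoint paths in $G$ from $x_i$ to $y_i$, for $i=1,\dots,h$.
\end{lemma}

\begin{proof}
Add a vertex $z$ and, for each $i$, an arc from $z$ to $x_i$. A nonempty set $W\subseteq Z$ is now entered by $\alpha(W)+d^+_G(Z\setminus W)$ arcs. For $W=Z$ this number is $h$, and otherwise it is at least $\alpha(W)+\alpha(Z\setminus W)=h$. Theorem~\ref{thm:edmonds} gives $h$ arc-disjoint spanning out-arborescences rooted at $z$. Each uses at least one of the $h$ arcs leaving $z$, hence exactly one, and we number them so that $T_i$ uses the arc added for $x_i$. The path in $T_i$ from $z$ to $y_i$ begins with this arc and continues as a path in $G$ from $x_i$ to $y_i$.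
\end{proof}

The hypothesis of the lemma cannot be weakened: if all $y_i$ lie outside $W$, then $\alpha(W)$ of the paths must leave $W$.

\section{A set that no small cut splits}\label{sec:core}

\subsection{The Eulerian case}

The idea is visible when $D$ is Eulerian. Then $d^+(W)=d^-(W)$ for every $W$, by summing out-degree minus in-degree over $W$. Fix $c\ge0$ and let $X$ be inclusion-minimal among the nonempty sets with $d^+(X)\le c$. Let $Y$ split $X$, and put $R=X\cap Y$ and $R'=X\setminus Y$. By minimality at least $c+1$ arcs leave each of $R$ and $R'$. An arc leaving $R$ either leaves $Y$ or ends in $Y\setminus X$. An arc leaving $R'$ either enters $Y$ or ends outside $X\cup Y$. The arcs of the second kind, for $R$ and for $R'$, are distinct arcs of $\delta^+(X)$. Hence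
\begin{equation}\label{eq:euler}
2(c+1)\le d^+(R)+d^+(R')\le d^+(Y)+d^-(Y)+d^+(X)\le 2d^+(Y)+c ,
\end{equation}
that is, $d^+(Y)\ge(c+2)/2$: every set that splits $X$ has large out-degree.

The step $d^-(Y)=d^+(Y)$ needs the Eulerian property, and the conclusion fails without it. Take vertices $r,r',o$ with $c$ arcs from $r$ to $o$, one arc from $r$ to $r'$ and $c+1$ arcs from $r'$ to $r$. Then $X=\{r,r'\}$ is minimal with $d^+(X)\le c$, but $Y=\{r,o\}$ splits it and $d^+(Y)=1$.

The remedy is to count, in place of arcs that leave $R'$, trails that leave $R'$ and return to it. Such a trail that enters $Y$ must also leave $Y$, so it can be charged to $\delta^+(Y)$.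

\subsection{Excursions and the function \texorpdfstring{$e$}{e}}

For $X\subseteq V$ define
\[
e(X)=\max\{|F\cap\delta^+(X)| : F\subseteq A(D)\text{ Eulerian}\}.
\]
If $D$ is Eulerian, then $e(X)=d^+(X)$, attained by $F=A(D)$. In every digraph $e(V)=0$, and $e(\{v\})$ is the cycle-degree of $v$, because Eulerian sets are the unions of arc-disjoint cycles and a cycle through $v$ has exactly one arc leaving $v$. So $e$ extends the cycle-degree to sets as $d^+$ extends the out-degree.

For nonempty $X$, an \emph{$X$-excursion} is a trail whose first and last vertices are in $X$ (they may coincide), which has at least one internal vertex, and all of whose internal vertices lie outside $X$.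

\begin{lemma}\label{lem:exc}
For every nonempty $X\subseteq V$ there are $e(X)$ pairwise arc-disjoint $X$-excursions in $D$.
\end{lemma}

\begin{proof}
Split an Eulerian set $F$ with $|F\cap\delta^+(X)|=e(X)$ into cycles. For each arc of $F\cap\delta^+(X)$ follow its cycle from the tail of the arc to the next visit to $X$. The resulting excursions lie on different cycles or between different consecutive visits of one cycle to $X$, so they are arc-disjoint.
\end{proof}

To imitate \eqref{eq:euler} we also need the opposite inequality, a bound on the number of arc-disjoint $X$-excursions in terms of $e(X)$. This is false in general, because an excursion need not close up. If $X=\{x,x'\}$ and $D$ consists of $p$ paths $x\to v_i\to x'$, then $e(X)=0$ and there are $p$ excursions. We show that the bound does hold for a suitable nonempty subset of $X$ (here $\{x'\}$), and hence for $X$ itself when $X$ is minimal. An upper bound on a packing calls for a dual certificate, and the next lemma provides one: a height function $\pi$ on the vertices and a price $y_a$ on the arcs, of total price $e(X)$, in which an arc pays for the height it loses and pays one more unit if it leaves $X$.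

\begin{lemma}\label{lem:potential}
Let $X\subseteq V$, and let $w_a=1$ for $a\in\delta^+(X)$ and $w_a=0$ for the other arcs. There is a function $\pi\colon V\to\mathbb Z$ such that the numbers
\[
y_a=\max\{0,\ w_a+\pi(u)-\pi(v)\}\qquad\text{for } a=(u,v)\in A(D)
\]
satisfy $\sum_{a\in A(D)}y_a=e(X)$.
\end{lemma}

\begin{proof}
Let $F$ be an Eulerian set with $\sum_{a\in F}w_a=e(X)$. Form a weighted digraph $D_F$ on $V$: each arc $a\notin F$ is kept with weight $w_a$, and each arc $a\in F$ is reversed and gets weight $-w_a$. Let $C$ be a cycle of $D_F$. Add to $F$ the kept arcs of $C$ and delete from $F$ the arcs whose reversals lie on $C$. Deleting $(u,v)$ changes out-degree minus in-degree at $u$ and at $v$ exactly as adding $(v,u)$ does, so the new set is Eulerian, and its $w$-sum is $e(X)$ plus the weight of $C$. By the choice of $F$, every cycle of $D_F$ has weight at most $0$.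

Let $\pi(v)$ be the maximum weight of a walk in $D_F$ that ends at $v$ and starts anywhere. The maximum exists and is an integer, since removing cycles from a walk does not decrease its weight and leads to one of finitely many paths. Extending a walk by one arc shows that $\pi(q)\ge\pi(p)+\ell$ for each arc $(p,q)$ of $D_F$ of weight $\ell$. For $a=(u,v)\notin F$ this reads $w_a+\pi(u)-\pi(v)\le0$, so $y_a=0$. For $a=(u,v)\in F$ it reads $\pi(u)\ge\pi(v)-w_a$, so $y_a=w_a+\pi(u)-\pi(v)$. Summing over $F$, the terms $\pi$ cancel because $F$ is Eulerian, and $\sum_a y_a=\sum_{a\in F}w_a=e(X)$.
\end{proof}

The pair $(\pi,y)$ is an integral optimal solution of the dual of the linear program that maximizes $\sum_a w_ax_a$ over circulations with $0\le x\le1$. Its existence also follows from total unimodularity and the theorem of Hoffman and Kruskal (1956).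

\begin{lemma}\label{lem:top}
Every nonempty $X\subseteq V$ has a nonempty subset $X_0$ such that $D$ has at most $e(X)$ pairwise arc-disjoint $X_0$-excursions.
\end{lemma}

\begin{proof}
Take $w,\pi,y$ as in Lemma~\ref{lem:potential}. Along a trail $P$ from $x$ to $x'$ the terms $\pi$ telescope, so
\begin{equation}\label{eq:tele}
\sum_{a\in P}y_a\ \ge\ \sum_{a\in P}w_a+\pi(x)-\pi(x').
\end{equation}
An excursion that ends higher than it starts may therefore be free of charge. To exclude this, let $X_0$ be the set of vertices of $X$ at which $\pi|_X$ is maximum. We claim that every $X_0$-excursion $P$ has $\sum_{a\in P}y_a\ge1$. If $P$ contains an arc of $\delta^+(X)$, this is \eqref{eq:tele}, because the two ends of $P$ have the same height. Otherwise $P$ stays in $X$, its first arc $(x,v)$ has $v\in X\setminus X_0$, and the price of this arc is at least $\pi(x)-\pi(v)\ge1$ because $\pi$ is integral. Since $y\ge0$ and the total price is $e(X)$, at most $e(X)$ such excursions are pairwise arc-disjoint.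
\end{proof}

\subsection{Cores}

For an integer $c\ge0$, a \emph{$c$-core} of $D$ is a set that is inclusion-minimal among the nonempty sets $X$ with $e(X)\le c$. A $c$-core exists because $e(V)=0$.

\begin{lemma}\label{lem:few}
If $X$ is a $c$-core, then $D$ has at most $c$ pairwise arc-disjoint $X$-excursions.
\end{lemma}

\begin{proof}
Let $X_0$ be as in Lemma~\ref{lem:top}. By Lemma~\ref{lem:exc}, $e(X_0)\le e(X)\le c$. Minimality of $X$ gives $X_0=X$.
\end{proof}

Now the Eulerian computation goes through with excursions in place of arcs.

\begin{proposition}\label{prop:cut}
If $X$ is a $c$-core and $Y\subseteq V$ splits $X$, then $d^+(Y)\ge(c+2)/2$.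
\end{proposition}

\begin{proof}
Let $d=d^+(Y)$, $R=X\cap Y$ and $R'=X\setminus Y$. If $d\ge c+1$ we are done, so let $d\le c$. Both $R$ and $R'$ are nonempty proper subsets of $X$, so $e(R),e(R')\ge c+1$.

By Lemma~\ref{lem:exc} there are $c+1$ arc-disjoint $R$-excursions, and at least $c+1-d$ of them contain no arc of $\delta^+(Y)$. These start in $Y$ and so stay in $Y$. Their internal vertices lie in $Y\setminus R=Y\setminus X$, so they are $X$-excursions.

There are also $c+1$ arc-disjoint $R'$-excursions, and at least $c+1-d$ of them contain no arc of $\delta^+(Y)$. These end outside $Y$, so they never visit $Y$. Their internal vertices lie outside $Y\cup R'$, which contains $X$, so they too are $X$-excursions.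

The first family uses only arcs with both ends in $Y$, the second only arcs with both ends outside $Y$. Together they are at least $2(c+1-d)$ pairwise arc-disjoint $X$-excursions, and Lemma~\ref{lem:few} gives $2(c+1-d)\le c$.
\end{proof}

\section{Linking through gates}\label{sec:link}

By Theorem~\ref{thm:flow}, Proposition~\ref{prop:cut} says that any vertex of a core $X$ sends many arc-disjoint paths to any other vertex of $X$. This handles one pair at a time. To link several pairs at once we want Lemma~\ref{lem:edmonds}, which needs a condition on all subsets of the vertex set of a digraph. In $D$ we control only the sets that split $X$, and in $D[X]$ the cuts can be smaller, because the arcs counted by Proposition~\ref{prop:cut} may leave $X$.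

We therefore minimize a second time, now in $D[X]$. A minimal nonempty set $Z\subseteq X$ of small in-degree in $D[X]$ has the property that all its nonempty proper subsets have large in-degree in $D[X]$. Call the arcs from $X\setminus Z$ to $Z$ \emph{gates}. If there are no gates, all cuts of $D[Z]$ are large and Lemma~\ref{lem:edmonds} applies to $D[Z]$. In general a subset of $Z$ may owe most of its in-degree to gates, and these are not arcs of $D[Z]$. But there are few gates, so the connectivity of $X$ in $D$ suffices to reach all of them from the sources $x_i$. A route from $Z$ to a gate and back into $Z$ then serves as an additional arc on $Z$.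

\begin{proposition}\label{prop:link}
Let $h\ge2$ and $m=2h-2$. Let $\emptyset\ne Z\subseteq X\subseteq V$ satisfy
\begin{itemize}
\item[(C1)] $d^+(W)\ge m$ for every $W\subseteq V$ that splits $X$;
\item[(C2)] $d^-_{D[X]}(Z)\le m$;
\item[(C3)] $d^-_{D[X]}(W)\ge m+1$ whenever $\emptyset\ne W\subsetneq Z$.
\end{itemize}
Then $Z$ is $h$-linked in $D$.
\end{proposition}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[>=stealth]
\node[circle,draw,minimum size=11mm] (a) at (0,0) {$Z_1$};
\node[circle,draw,minimum size=11mm] (b) at (4,0) {$Z_2$};
\node[circle,draw,minimum size=11mm] (c) at (2,-3) {$Z_3$};
\draw[dashed,rounded corners] (-1,-0.95) rectangle (5,1.1);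
\node at (-1.3,0.8) {$Z$};
\draw[->] (a) to[bend left=18] node[above] {$1$} (b);
\draw[->] (b) to[bend left=18] node[below] {$3$} (a);
\draw[->] (a) to[bend right=15] node[left,pos=0.6] {$1$} (c);
\draw[->] (b) to[bend right=18] node[left,pos=0.6] {$1$} (c);
\draw[->,very thick] (c) to[bend right=22] node[right,pos=0.4] {$2$ gates} (b);
\end{tikzpicture}
\caption{Each circle is a copy of $\vec K_4$, and each label is the number of arcs from one copy to another. Inside $Z=Z_1\cup Z_2$ only one arc goes from $Z_1$ to $Z_2$. Two arc-disjoint paths from $Z_1$ to $Z_2$ exist, but one of them must pass through $Z_3$ and reenter $Z$ by a gate.}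
\label{fig:gates}
\end{figure}

\begin{example}\label{ex:gates}
Let $h=2$, so $m=2$. Let $D$ consist of three copies $Z_1,Z_2,Z_3$ of $\vec K_4$ and eight further arcs, no two with the same tail or the same head, distributed as in Figure~\ref{fig:gates}. Let $X=V$ and $Z=Z_1\cup Z_2$. A set that splits one of the copies has at least three arcs of that copy leaving it and three entering it, so only unions of copies need checking. The out-degrees of $Z_1$, $Z_2$, $Z_3$, $Z_1\cup Z_2$, $Z_1\cup Z_3$, $Z_2\cup Z_3$ are $2,4,2,2,3,3$, which gives (C1). There are two gates, which gives (C2), and $d^-(Z_1)=3$ and $d^-(Z_2)=1+2=3$ give (C3).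

Let $x_1,x_2\in Z_1$ and $y_1,y_2\in Z_2$. In $D[Z]$ only one arc leaves $Z_1$, so the two pairs cannot be linked there. Route two arc-disjoint trails from $\{x_1,x_2\}$ through the two gates. Only two arcs enter $Z_3$, so the routes are forced up to moves inside the copies: one trail goes $Z_1\to Z_3\to Z_2$ and the other goes $Z_1\to Z_2\to Z_3\to Z_2$. Record each detour through $Z_3$ as a new arc on $Z$. The first trail yields a new arc from $Z_1$ to $Z_2$, and now two arcs leave $Z_1$, as Lemma~\ref{lem:edmonds} requires. The second trail yields nothing useful: it leaves $Z_1$ by an old arc, and its detour starts and ends in $Z_2$. So two gates have contributed one arc to the cut. In the general count this appears as a loss of a factor $2$, which is why $m$ is about $2h$.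
\end{example}

\begin{proof}[Proof of Proposition~\ref{prop:link}]
Let $\Gamma$ be the set of gates and $\gamma=|\Gamma|=d^-_{D[X]}(Z)\le m$. Let $x_1,\dots,x_h,y_1,\dots,y_h\in Z$, and for $u\in Z$ let $\alpha(u)=|\{i:x_i=u\}|$. We distribute the starting points of $\gamma$ trails over the sources in proportion to the demand: choose integers $\beta(u)$ with
\[
0\le\beta(u)\le2\alpha(u)\quad(u\in Z),\qquad \sum_{u\in Z}\beta(u)=\gamma .
\]
This is possible since $\gamma\le m\le 2h=\sum_u2\alpha(u)$. For a set $W$ write $\alpha(W)$ and $\beta(W)$ for the sums over $W\cap Z$.

\medskip\noindent\emph{Step 1: trails through the gates.} We find pairwise arc-disjoint trails $R_g$ in $D$, one for each $g\in\Gamma$, such that $R_g$ starts in $Z$ and has last arc $g$, and exactly $\beta(u)$ of the trails start at $u$ for each $u\in Z$.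

Delete $\Gamma$ from $D$. Add a vertex $\sigma$ with $\beta(u)$ parallel arcs to each $u\in Z$, and a vertex $\tau$ with one arc $(p,\tau)$ for each gate $g=(p,q)$. For $W\subseteq V$ the number of arcs leaving $\{\sigma\}\cup W$ is
\[
\beta(Z\setminus W)+|\delta^+(W)\setminus\Gamma|+|\{g\in\Gamma:\text{the tail of } g\text{ is in }W\}| .
\]
If $W\cap X=\emptyset$, the first term is $\gamma$. If $X\subseteq W$, the last term is $\gamma$. Otherwise $W$ splits $X$; every gate in $\delta^+(W)$ has its tail in $W$, so the last two terms sum to at least $d^+(W)$, and $d^+(W)\ge m\ge\gamma$ by (C1) and (C2). Theorem~\ref{thm:flow} gives $\gamma$ arc-disjoint paths from $\sigma$ to $\tau$. They use all $\gamma$ arcs at $\sigma$ and all $\gamma$ arcs at $\tau$. Delete the first arc of each path and replace its last arc by the corresponding gate. No arc is repeated, because the rest of each path avoids $\Gamma$.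

\medskip\noindent\emph{Step 2: the digraph $D^*$.} Each $R_g$ starts and ends in $Z$. Cutting it at its visits to $Z$ splits it into arcs of $D[Z]$ and $Z$-excursions. Let $\mathcal P$ be the set of all $Z$-excursions obtained from all $R_g$. They are pairwise arc-disjoint, and they contain no arc of $D[Z]$, since each of their arcs has an end outside $Z$. Let $D^*$ be obtained from $D[Z]$ by adding, for each $P\in\mathcal P$ with distinct ends, a \emph{virtual} arc from the first to the last vertex of $P$. Replacing excursions by virtual arcs, and omitting those with equal ends, turns the $R_g$ into pairwise arc-disjoint trails $R^*_g$ in $D^*$, where $R^*_g$ goes from the first vertex of $R_g$ to the head of $g$.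

\medskip\noindent\emph{Step 3: $d^+_{D^*}(W)\ge\alpha(W)$ whenever $\emptyset\ne W\subsetneq Z$.} Let $d=d^+_{D^*}(W)$. Exactly $\beta(W)$ of the trails $R_g^*$ start in $W$. At most $d$ of these leave $W$, because they are arc-disjoint, and the others end in $W$. So at least $\beta(W)-d$ gates have their head in $W$, and at most
\[
\gamma-\beta(W)+d=\beta(Z\setminus W)+d
\]
gates have their head in $Z\setminus W$. An arc of $D[X]$ entering $Z\setminus W$ is such a gate or an arc of $D[Z]$ leaving $W$, and there are at most $d$ of the latter. Applying (C3) to the nonempty proper subset $Z\setminus W$ of $Z$,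
\[
2h-1=m+1\ \le\ 2d+\beta(Z\setminus W)\ \le\ 2d+2\alpha(Z\setminus W)=2d+2h-2\alpha(W).
\]
Thus $2d\ge2\alpha(W)-1$, and $d\ge\alpha(W)$ because $d$ is an integer. (For $W=Z_1$ in Example~\ref{ex:gates} this reads $2d\ge3$, and $d=2$.)

\medskip\noindent\emph{Step 4: the paths.} By Step 3 and Lemma~\ref{lem:edmonds} there are pairwise arc-disjoint paths in $D^*$ from $x_i$ to $y_i$. Each virtual arc is used at most once in total. Replace it by its excursion in $\mathcal P$. By the disjointness noted in Step 2 this gives pairwise arc-disjoint trails in $D$ from $x_i$ to $y_i$, and these contain the required paths.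
\end{proof}

\section{Proof of Theorem~\ref{thm:main}}\label{sec:proof}

Put $m=2h-2$, as Proposition~\ref{prop:link} requires, and $c=2m-2=4h-6$, so that $(c+2)/2=m$. Here $h\ge2$ ensures $c\ge0$. Then
\[
k=6h-7+\mu(s-2)=c+(m+1)+\mu(s-2).
\]

Let $X$ be a $c$-core of $D$. Proposition~\ref{prop:cut} gives (C1). Let $Z$ be inclusion-minimal among the nonempty subsets of $X$ with $d^-_{D[X]}(Z)\le m$; such sets exist since $d^-_{D[X]}(X)=0$. Then (C2) holds by the choice of $Z$ and (C3) by its minimality. By Proposition~\ref{prop:link}, $Z$ is $h$-linked in $D$.

It remains to show $|Z|\ge s$. Let $v\in Z$ and take $k$ pairwise arc-disjoint cycles through $v$. Each of them that is not contained in $D[X]$ uses an arc of $\delta^+(X)$. The union of these cycles is Eulerian, so there are at most $e(X)\le c$ of them. The remaining cycles enter $v$ by distinct arcs of $D[X]$, so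
\[
d^-_{D[X]}(\{v\})\ \ge\ k-c=m+1+\mu(s-2).
\]
Suppose that $|Z|\le s-1$. Then at most $\mu(s-2)$ arcs go from $Z\setminus\{v\}$ to $v$, so at least $m+1$ arcs go from $X\setminus Z$ to $v$. This contradicts (C2). Hence $|Z|\ge s$, and Theorem~\ref{thm:main} is proved. \qed

\begin{remark}\label{rem:hyp}
The cycle-degree and the multiplicity are used only in the last paragraph, where the three summands of $k$ account for the cycles that may leave $X$, for one more arc than there can be gates, and for the arcs that a small set $Z$ could send to $v$. Neither hypothesis can be dropped. In an acyclic digraph every $h$-linked set is a single vertex. Two vertices joined by $\mu$ arcs in each direction form a digraph of minimum cycle-degree $\mu$ with no $\vec K_3$ immersion, so some bound on the multiplicity is necessary; by Theorem~\ref{thm:main}, any bound suffices.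
\end{remark}

\section{Consequences}\label{sec:cons}

\subsection{Arbitrary digraphs and the order of the bound}

\begin{corollary}\label{cor:general}
Let $t,h\ge2$, and let $D$ be a simple digraph of minimum cycle-degree at least $6h+t-9$. Then there is $Z\subseteq V(D)$ with $|Z|\ge t$ such that for every digraph $H$ with $t$ vertices and $h$ arcs (parallel arcs allowed) and every injection $\phi\colon V(H)\to Z$, the digraph $D$ contains $H$ as an immersion with branch vertices given by $\phi$.
\end{corollary}

\begin{proof}
Apply Theorem~\ref{thm:main} with $s=t$ and $\mu=1$, so $k=6h-7+(t-2)$, and link the $h$ pairs $(\phi(u),\phi(w))$, one for each arc $(u,w)$ of $H$.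
\end{proof}

For $h,t\ge2$ let $N(h,t)$ be the least $k$ such that every simple digraph of minimum cycle-degree at least $k$ immerses every digraph with $t$ vertices and $h$ arcs.

\begin{proposition}\label{prop:order}
For $h,t\ge2$ we have $\max\{h,\,t-1\}\le N(h,t)\le 6h+t-9$.
\end{proposition}

\begin{proof}
The upper bound is Corollary~\ref{cor:general}. For the lower bounds note that $\vec K_n$ has minimum cycle-degree $n-1$: each vertex has out-degree $n-1$ and lies on $n-1$ arc-disjoint cycles of length $2$. The digraph $\vec K_h$ does not immerse the digraph formed by $h$ parallel arcs and $t-2$ isolated vertices, since $h$ arc-disjoint nontrivial paths would have to start at a vertex of out-degree $h-1$. So $N(h,t)>h-1$. The digraph $\vec K_{t-1}$ has too few vertices to immerse a digraph on $t$ vertices, so $N(h,t)>t-2$.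
\end{proof}

Since $6h+t-9\le7\max\{h,t-1\}$, the bound of Corollary~\ref{cor:general} has the optimal order for this class of demands. For the family $\vec K_t$ itself, the least valid function $f$ in the conjecture satisfies $t-1\le f(t)\le6t^2-5t-9$ for $t\ge2$, by $\vec K_{t-1}$ and Theorem~\ref{thm:clique}. We do not determine its exact growth.

\subsection{A converse}

A digraph that immerses $\vec K_t$ need not have large minimum cycle-degree, since one can add an isolated vertex. A converse to Theorem~\ref{thm:clique} must therefore look at immersed digraphs. For a digraph $D$ let
\begin{itemize}
\item $\iota(D)$ be the largest $t$ such that $D$ immerses $\vec K_t$;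
\item $\lambda(D)$ be the largest $n$ such that some set of $n$ vertices is $n$-linked in $D$;
\item $\kappa(D)$ be the largest $k$ such that $D$ immerses a simple digraph of minimum cycle-degree at least $k$.
\end{itemize}

\begin{proposition}\label{prop:converse}
For every digraph $D$:
\begin{itemize}
\item[(i)] $\kappa(D)\ge\iota(D)-1$;
\item[(ii)] if $n\ge2$ and $\kappa(D)\ge7n-9$, then $\lambda(D)\ge n$;
\item[(iii)] if $t\ge2$ and $\lambda(D)\ge t(t-1)$, then $\iota(D)\ge t$.
\end{itemize}
Consequently each of the three parameters is bounded above by a function of each of the others.
\end{proposition}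

\begin{proof}
(i) The digraph $\vec K_t$ is simple and has minimum cycle-degree $t-1$.

(ii) Let $D$ immerse a simple digraph $G$ of minimum cycle-degree at least $7n-9$, by a map $\phi$ and paths $P_a$. Theorem~\ref{thm:main} with $h=s=n$ and $\mu=1$ has $k=6n-7+(n-2)=7n-9$, so it gives a set that is $n$-linked in $G$ and has at least $n$ vertices. Let $Z$ be an $n$-element subset. Given $n$ pairs in $\phi(Z)$, link their preimages in $G$ and replace each arc $a$ by $P_a$. Each arc of $G$ is used at most once, so the resulting trails in $D$ are pairwise arc-disjoint. Hence $\phi(Z)$ is $n$-linked in $D$.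

(iii) Let $Z$ be an $n$-linked set of $n=\lambda(D)\ge t(t-1)\ge t$ vertices. Take $t$ vertices of $Z$, complete the list of their $t(t-1)$ ordered pairs to $n$ pairs by adding pairs with $x_i=y_i$, and link.

A single vertex shows $\iota(D),\lambda(D)\ge1$. Part (ii) with $n=\lambda(D)+1$ and part (iii) with $t=\iota(D)+1$ therefore give
\[
\iota\le\kappa+1,\qquad \kappa\le7\lambda-3,\qquad \lambda\le\iota(\iota+1)-1 .
\]
The right-hand sides are nondecreasing, so the three bounds compose cyclically.
\end{proof}

Thus, qualitatively, large minimum cycle-degree of an immersed simple digraph is exactly the condition that forces immersions of large complete digraphs.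

\begin{thebibliography}{9}

\bibitem{BHOP}
Marcin Bria\'nski, Meike Hatzel, Karolina Okrasa, Micha{\l} Pilipczuk,
\emph{Potatoes and Onions},
arXiv:2610.20391 (2026).

\end{thebibliography}
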